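# Canonical copies of complete $k$-partite hypergraphs in parts of size $(t/d)^{O(t^{k-1})}$

## 1. Coloured points

Let $V$ be a finite set and $E\subseteq V$, and let $\chi:E\to\mathbb N$ be an arbitrary colouring, with any number of colours. Fix $t\ge 2$. We look for $t$ points of $E$ that either all have the same colour or all have different colours.

**Claim.** If $|E|>(t-1)^2$, such points exist. The bound is sharp.

*Proof.* If at least $t$ colours occur on $E$, take one point of each of $t$ colours. Otherwise at most $t-1$ colours occur, so some colour occurs at least $|E|/(t-1)>t-1$ times, that is, at least $t$ times. For sharpness, colour $(t-1)^2$ points with $t-1$ colours, each used $t-1$ times. $\square$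

Pigeonhole will not survive the passage to hypergraphs, so here is a second proof, wasteful but of a shape that does survive. Assume $|E|\ge t^3$. Let $x,x'$ be independent and uniform on $E$ (possibly equal), and let $p=\mathbb P(\chi(x)=\chi(x'))$ be the *collision probability*.

* Suppose $p<1/t^2$. Choose $x_1,\dots,x_t$ independently and uniformly on $E$. By the union bound, some two of them share a colour with probability at most $\binom t2p<\frac12$. So with positive probability all $t$ colours differ (and then the points differ too).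
* Suppose $p\ge 1/t^2$. Since $p$ is the average over $r\in E$ of $\mathbb P(\chi(x)=\chi(r))$, some reference point $r$ satisfies $|\{x\in E:\chi(x)=\chi(r)\}|\ge|E|/t^2\ge t$. This set is monochromatic.

So either collisions are rare, and a random choice is rainbow; or collisions are frequent, and we fix a reference point and pass to a large subset on which the colour is constant. What changes when points are replaced by edges of a $k$-partite hypergraph?

## 2. Canonical patterns in $k$ parts

Throughout, $k\ge1$ is an integer, $[k]=\{1,\dots,k\}$, and all vertex sets are finite.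

**Definition (hypergraphs and copies).** A $k$-uniform $k$-partite hypergraph $H$ (a *$k$-partite $k$-graph*) has vertex set $V_1\cup\dots\cup V_k$ with disjoint nonempty parts, and its edges are $k$-tuples $e=(e_1,\dots,e_k)$ with $e_i\in V_i$. Its density is $d=|E(H)|/\prod_i|V_i|$. Let $K(t_1,\dots,t_k)$ be the complete $k$-partite $k$-graph with $t_i$ vertices in part $i$, and $K^{(k)}(t)=K(t,\dots,t)$. A *copy* of $K(t_1,\dots,t_k)$ in $H$ is given by sets $U_i\subseteq V_i$ with $|U_i|=t_i$ and $U_1\times\dots\times U_k\subseteq E(H)$.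

For $I\subseteq[k]$ write $e_I=(e_i)_{i\in I}$.

**Definition (canonical copy).** Let $\chi:E(H)\to\mathbb N$ be any map. A copy $U_1\times\dots\times U_k$ is *canonical with set $I$* if for all edges $e,f$ of the copy
$$\chi(e)=\chi(f)\iff e_I=f_I .$$
It is *canonical* if it is canonical with some set $I\subseteq[k]$.

So $I=\emptyset$ means monochromatic and $I=[k]$ means rainbow. For $k=1$ these are the only options. For $k=2$ a copy of $K^{(2)}(2)$ is a $2\times2$ matrix of colours, rows indexed by $U_1$ and columns by $U_2$. The four canonical patterns are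
$$\begin{pmatrix}1&1\\1&1\end{pmatrix},\qquad \begin{pmatrix}1&1\\2&2\end{pmatrix},\qquad \begin{pmatrix}1&2\\1&2\end{pmatrix},\qquad \begin{pmatrix}1&2\\3&4\end{pmatrix},$$
with $I=\emptyset,\{1\},\{2\},\{1,2\}$ respectively. The matrices $\begin{pmatrix}1&1\\1&2\end{pmatrix}$ and $\begin{pmatrix}1&2\\2&1\end{pmatrix}$ are not canonical.

Intermediate patterns cannot be avoided. On a complete bipartite graph, colour $(x,y)$ by $c(x)$ with $c$ injective: for $t\ge2$ every canonical copy of $K^{(2)}(t)$ has $I=\{1\}$. If $c$ is arbitrary, Section 1 applied to $V_1$ still gives a canonical copy once $|V_1|>(t-1)^2$ and $|V_2|\ge t$: choose $U_1$ with $c$ constant on it ($I=\emptyset$) or injective on it ($I=\{1\}$), and any $U_2$. On $\mathbb Z_N\times\mathbb Z_N$, the colouring $\chi(x,y)=x+y$ never repeats a colour within a row or a column, so for $t\ge2$ every canonical copy is rainbow.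

The question is how large the parts must be. It comes from Strahinja Gvozdić, Zach Hunter, Aleksa Milojević, Benny Sudakov, "Sharp bounds for off-diagonal and tripartite canonical Ramsey numbers", arXiv:2610.03358 (2026).

**Problem.** Is it true that for every $k\ge1$ there is $\gamma=\gamma(k)>0$ such that for every sufficiently large $t$, every colouring of a $k$-partite $k$-graph of density $d>0$ with parts of size at least $(t/d)^{\gamma t^{k-1}}$ admits a canonical copy of $K^{(k)}(t)$?

For $k=1$ this is Section 1, and for $k=2$ it is known to hold; the proof below uses neither case. The answer is yes for every $k$, in a counting form and with unequal sizes.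

**Theorem 1.** Let $k\ge1$, $t_1,\dots,t_k\ge1$, $T=\max_it_i\ge2$, $0<d\le1$. Put
$$P=\prod_{i=1}^k(t_i+k),\qquad \eta=\Bigl(\frac{d}{(2T)^{k(k+3)/2}}\Bigr)^{P}.$$
Let $H$ be a $k$-partite $k$-graph of density at least $d$ with $|V_i|\ge8k^2T^2\eta^{-1/t_i}$ for all $i$. Then for every colouring $\chi$ of $H$ there is $I\subseteq[k]$ such that at least a proportion $\eta/4$ of all tuples $(x_{i,j})_{i\in[k],j\in[t_i]}\in\prod_iV_i^{t_i}$ have, for each $i$, distinct $x_{i,1},\dots,x_{i,t_i}$, and span a copy of $K(t_1,\dots,t_k)$ in $H$ that is canonical with set $I$. The size condition holds whenever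
$$|V_i|\ge(T/d)^{\gamma\prod_{j\ne i}t_j}\ \text{ for all }i,\qquad \gamma=(k+3)^2(k+1)^k.$$

**Corollary.** For every $k\ge1$ and $t\ge2$, every colouring of a $k$-partite $k$-graph of density $d>0$ with parts of size at least $(t/d)^{\gamma t^{k-1}}$, where $\gamma=(k+3)^2(k+1)^k$, contains a canonical copy of $K^{(k)}(t)$.

The Corollary is Theorem 1 with $t_1=\dots=t_k=t$. The order $t^{k-1}\log(t/d)$ of the exponent is optimal for $k\ge2$:

**Theorem 2.** Let $k\ge2$, $t\ge3$, $0<d\le1$, $d_*=\min(d,\frac12)$, $r=t^k-1$.

(a) With $y=(1/(2d_*))^{t^{k-1}/k}\,r^{(t^{k-1}-t^{k-2})/k}$, there is a $k$-partite $k$-graph of density at least $d$ with all parts of size $\lfloor y\rfloor$, and a colouring of it with no canonical $K^{(k)}(t)$. Moreover $y\ge(t/d)^{t^{k-1}/(2k)}$.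

(b) For every $N$ with $d_*N^k\ge8$ there are $H$ with parts of size $N$ and density at least $d$, and a colouring, for which the proportion of tuples spanning canonical copies of $K^{(k)}(t)$ (over all $I$ together) is at most $2^{k+1}(2d_*)^{t^k}r^{-(t^k-t^{k-1})}$.

Let $N_k(t,d)$ be the least $N$ such that part sizes $\ge N$ and density $\ge d$ force a canonical $K^{(k)}(t)$. Then for $k\ge2$, $t\ge3$,
$$(t/d)^{t^{k-1}/(2k)}<N_k(t,d)\le\bigl\lceil(t/d)^{\gamma t^{k-1}}\bigr\rceil .$$
More precisely, uniformly in $d$ as $t\to\infty$ with $k\ge2$ fixed,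
$$(1-o(1))\,t^{k-1}\bigl(\tfrac1k\log\tfrac1d+\log t\bigr)\le\log N_k(t,d)\le(1+o(1))\,t^{k-1}\bigl(\log\tfrac1d+\tfrac{k(k+3)}2\log t\bigr).$$

The constants on the two sides differ, and nothing below closes that gap.

The only tools are the union bound, the inequalities of Markov and Chebyshev, and Jensen's inequality in the form $\mathbb E[Z^s]\ge(\mathbb E Z)^s$ for a random variable $Z\ge0$ and an integer $s\ge1$.

## 3. Collisions of random edges, and a graph where they mislead

Let us imitate the second proof of Section 1. For each $J\subsetneq[k]$, take two random edges that share their coordinates in $J$ and are otherwise unrelated, and ask how often their colours agree. If this is rare for every $J$, we would like to say that a random copy of $K^{(k)}(t)$ is rainbow, by a union bound over the fewer than $t^{2k}$ pairs of edges in the copy.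

This deduction is false for $k=2$, because a random edge and an edge of a random copy are different things. Let $M=2^t$ and $a\ge2^t$. Split each of $V_1,V_2$ into a block number $0$ of size $2a$ and blocks number $1,\dots,M$ of size $a$. Join $x\in V_1$ to $y\in V_2$ when their block numbers agree. All edges inside block $0$ get colour $0$; all other edges get distinct positive colours.

*Random edges rarely collide.* There are $(M+4)a^2$ edges. Two independent random edges have the same colour only if both lie in block $0$ or they are equal, which has probability at most $\frac{16}{(M+4)^2}+\frac1{(M+4)a^2}$. For two edges sharing a vertex of $V_1$, take a uniform triple $(x,y,y')$ with both $(x,y),(x,y')$ edges. There are $(M+8)a^3$ such triples; $8a^3$ of them lie in block $0$, and $(M+4)a^2$ have $y=y'$. So the collision probability is at most $\frac8{M+8}+\frac1a$; the same holds with the parts exchanged. Since $16(M+8)\le8(M+4)^2$, all three probabilities are at most $\frac8{M+8}+\frac1a\le9\cdot2^{-t}$, and $t^4\cdot9\cdot2^{-t}\to0$.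

*Random copies are almost all monochromatic.* A copy of $K^{(2)}(t)$ lies in a single block. The number of copies in block $0$ is $\binom{2a}t^2$, and the others contain $M\binom at^2$ in total. Since $\binom{2a}t\ge2^t\binom at$, a uniformly random copy lies in block $0$, hence is monochromatic, with probability at least $\frac{4^t}{4^t+M}=\frac1{1+2^{-t}}$.

One can save the union bound by asking collisions to be rarer than copies themselves. Let us see the price. Let $F$ be the current edge set, of density $\delta$. A random $kt$-tuple of vertices spans edges of $F$ only, with probability at least $\delta^{t^k}$ (Lemma 1 below), and this is the only bound at hand. So collisions must have probability below about $\rho=\delta^{t^k}t^{-2k}$ among all pairs of random $k$-tuples. If instead they are more frequent for some $J$, averaging over a reference point $r\in\prod_{i\notin J}V_i$ gives a set $F'\subseteq F$ of density at least $\rho$ on which the colour depends on $e_J$ only. But then Lemma 1 guarantees only a proportion $\rho^{t^k}$, about $\delta^{t^{2k}}$,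 of copies in $F'$. We shall see that parts of size about $(\text{proportion of copies})^{-1/t}$ are what the argument needs. So a single such step already produces $t^{2k-1}$ in the exponent, not $t^{k-1}$.

This suggests two changes.

1. Measure collisions inside a **random copy**, not between random edges. Then thresholds of size $t^{-O(k)}$ suffice for the union bound.
2. When collisions are frequent, do not re-count copies in $F'$ from its density. Transfer copies from $F$ to $F'$ directly: **give up one vertex in each part of a random copy and use these vertices as the reference point.** The transfer will cost a factor $\rho^{O(t^k)}$ with $\rho=t^{-O(k)}$.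

## 4. Random copies with repeated vertices

It is convenient to allow repetitions among the vertices and to remove them at the very end.

Let $F\subseteq V_1\times\dots\times V_k$ and $s=(s_1,\dots,s_k)$ with all $s_i\ge1$. Put $\Omega_s=\prod_iV_i^{s_i}$, with elements $X=(x_{i,j})_{i\in[k],\,j\in[s_i]}$. For $j=(j_1,\dots,j_k)\in\prod_i[s_i]$ let
$$X(j)=(x_{1,j_1},\dots,x_{k,j_k}).$$
Define
$$\mathcal H_s(F)=\Bigl\{X\in\Omega_s:\ X(j)\in F\text{ for all }j\in\prod_i[s_i]\Bigr\},\qquad h_s(F)=\frac{|\mathcal H_s(F)|}{|\Omega_s|}.$$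
For $k=2$ and $s=(2,1)$, the elements of $\mathcal H_s(F)$ are triples $(x,x',y)$ with $(x,y),(x',y)\in F$, where $x=x'$ is allowed.

For $X\in\Omega_s$ let $\Phi_i(X)\subseteq V_i$ be the set of $v\in V_i$ such that every $k$-tuple whose $i$-th coordinate is $v$ and whose $i'$-th coordinate lies in $\{x_{i',1},\dots,x_{i',s_{i'}}\}$ for each $i'\ne i$ belongs to $F$. For $k=2$, $\Phi_1(X)$ is the common neighborhood of $x_{2,1},\dots,x_{2,s_2}$; for $k=1$, $\Phi_1(X)=F$. The set $\Phi_i(X)$ depends only on the vertices of $X$ in parts other than $i$, and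
$$X\in\mathcal H_s(F)\iff x_{i,1},\dots,x_{i,s_i}\in\Phi_i(X).\tag{1}$$

Whenever $h_s(F)>0$, let $X$ denote a uniformly random element of $\mathcal H_s(F)$. Fix the vertices in all parts other than $i$. By (1) the possible choices for part $i$ are exactly the elements of $\Phi_i(X)^{s_i}$, all equally likely. Hence:
$$\begin{gathered}\text{conditionally on }(x_{i',\cdot})_{i'\ne i},\text{ the vertices }x_{i,1},\dots,x_{i,s_i}\\ \text{are independent and uniform on }\Phi_i(X).\end{gathered}\tag{2}$$
Also, $\mathcal H_s(F)$ is invariant under permuting $x_{i,1},\dots,x_{i,s_i}$, separately for each $i$, so the law of $X$ is too.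

The first lemma starts the counting.

**Lemma 1.** $h_s(F)\ge\delta^{s_1\cdots s_k}$, where $\delta=|F|/\prod_i|V_i|$.

*Proof.* Let $h^{(m)}=h_{(s_1,\dots,s_m,1,\dots,1)}(F)$, so $h^{(0)}=\delta$ and $h^{(k)}=h_s(F)$. Choose uniform vertices in the parts other than $m$, namely $s_i$ of them for $i<m$ and one for $i>m$, and let $\Phi_m$ be the resulting subset of $V_m$. By (1), $s_m$ further uniform vertices of $V_m$ complete them correctly with conditional probability $(|\Phi_m|/|V_m|)^{s_m}$, and one vertex does so with conditional probability $|\Phi_m|/|V_m|$. Thus, with the same expectation,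
$$h^{(m)}=\mathbb E\bigl[(|\Phi_m|/|V_m|)^{s_m}\bigr]\ge\bigl(\mathbb E[|\Phi_m|/|V_m|]\bigr)^{s_m}=(h^{(m-1)})^{s_m}$$
by Jensen. Apply this for $m=1,\dots,k$. $\square$

The second lemma will remove repetitions: if $h_s(F)$ is not too small, then $\Phi_i(X)$ is usually large, so by (2) repeated vertices are unlikely.

**Lemma 2.** If $h_s(F)>0$ and $\beta>0$, then $\mathbb P(|\Phi_i(X)|<\beta|V_i|)\le\beta^{s_i}/h_s(F)$.

*Proof.* Choose the vertices outside part $i$ in at most $\prod_{i'\ne i}|V_{i'}|^{s_{i'}}$ ways. When $|\Phi_i|<\beta|V_i|$, (1) leaves at most $(\beta|V_i|)^{s_i}$ choices in part $i$. So at most $\beta^{s_i}|\Omega_s|$ elements of $\mathcal H_s(F)$ satisfy $|\Phi_i|<\beta|V_i|$. Divide by $|\mathcal H_s(F)|=h_s(F)|\Omega_s|$. $\square$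

Lemma 2 shows where $h^{-1/t}$ comes from: $\beta$ must be about $h^{1/s_i}$ for the bound to be useful. If $h$ is about $(d/t^{O(1)})^{t^k}$, then $\beta^{-1}$ is about $(t^{O(1)}/d)^{t^{k-1}}$, the part size in the Problem.

## 5. Spending one vertex in each part

Fix a colouring $\chi$ of $H$.

**Definition.** A set $F\subseteq E(H)$ is *$I$-determined* if $e,f\in F$ and $e_I=f_I$ imply $\chi(e)=\chi(f)$.

This is half of "canonical with set $I$". Every $F$ is $[k]$-determined, and $\emptyset$-determined means monochromatic. The set $I$ is not unique: a monochromatic $F$ is $I$-determined for every $I$.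

**Definition.** Suppose all $s_i\ge2$, $J\subsetneq[k]$ and $j\in\prod_i[s_i]$. Let $j^J$ be the index vector with $(j^J)_i=j_i$ for $i\in J$ and $(j^J)_i=s_i$ for $i\notin J$. With $\mathbf 1=(1,\dots,1)$ put
$$p_J=p_J(F,s)=\mathbb P\bigl(\chi(X(\mathbf 1))=\chi(X(\mathbf 1^J))\bigr),$$
where $X$ is uniform on $\mathcal H_s(F)$.

So $p_J$ is the probability that two edges of a random copy whose indices agree exactly on $J$ have the same colour. For example, take $F=\mathbb Z_N\times\mathbb Z_N$ and $s=(2,2)$. For $\chi(x,y)=x+y$ we get $p_\emptyset=p_{\{1\}}=p_{\{2\}}=\frac1N$; for $J=\{1\}$ the collision occurs only through the repetition $x_{2,1}=x_{2,2}$. For $\chi(x,y)=x$ we get $p_{\{1\}}=1$ and $p_\emptyset=p_{\{2\}}=\frac1N$.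

The next lemma is the transfer of copies announced in Section 3.

**Lemma 3.** Let $F\subseteq E(H)$, all $s_i\ge2$, $h_s(F)>0$, $J\subsetneq[k]$, and $p_J\ge\rho>0$. Put $s'=(s_1-1,\dots,s_k-1)$. Then there is a $J$-determined $F'\subseteq F$ with
$$h_{s'}(F')\ge\rho^{\,s_1'\cdots s_k'}\,h_s(F).$$

*Proof.* **Step 1: from one collision to a full grid of collisions.** This step shows that, with probability not too small, every edge of the smaller copy $[s_1']\times\dots\times[s_k']$ has the same colour as its reference edge. For $0\le m\le k$ let $A_m$ be the event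
$$\chi(X(j))=\chi(X(j^J))\quad\text{for all }j\in[s_1']\times\dots\times[s_m']\times\{1\}^{k-m}.$$
Then $\mathbb P(A_0)=p_J\ge\rho$. To have a picture, let $k=2$, $J=\{1\}$ and write $x_a,y_b$ for the vertices. Then $A_0$ says $\chi(x_1,y_1)=\chi(x_1,y_{s_2})$, $A_1$ says $\chi(x_a,y_1)=\chi(x_a,y_{s_2})$ for all $a\le s_1'$, and $A_2$ says $\chi(x_a,y_b)=\chi(x_a,y_{s_2})$ for all $a\le s_1'$, $b\le s_2'$.

We claim that for $1\le m\le k$
$$\mathbb P(A_m)\ge\mathbb P(A_{m-1})^{s'_m}.\tag{3}$$
Let $\mathcal G$ be the information consisting of all $x_{i,\cdot}$ with $i\ne m$ together with $x_{m,s_m}$. By (2), $x_{m,1},\dots,x_{m,s_m}$ are independent and identically distributed given the other parts, so, given $\mathcal G$, the vertices $x_{m,1},\dots,x_{m,s'_m}$ are still independent and identically distributed.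

The event $A_{m-1}$ depends only on $\mathcal G$ and $x_{m,1}$: every $j$ occurring in it has $j_m=1$, and $(j^J)_m$ is $1$ if $m\in J$ and $s_m$ if $m\notin J$. Now replace $x_{m,1}$ by $x_{m,l}$ in $A_{m-1}$, for some $l\in[s'_m]$. An index $j$ with $j_m=1$ becomes the index with $m$-th entry $l$. The $m$-th entry of its reference index becomes $l$ if $m\in J$ and stays $s_m$ if $m\notin J$, so it is the reference index of the new $j$. Hence $A_m$ is the intersection over $l\in[s'_m]$ of the events so obtained. Given $\mathcal G$ these events are independent and equally likely, so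
$$\mathbb P(A_m\mid\mathcal G)=\mathbb P(A_{m-1}\mid\mathcal G)^{s'_m}.$$
Taking expectations and using Jensen gives (3). Applying (3) for $m=1,\dots,k$,
$$\mathbb P(A_k)\ge\rho^{\,s_1'\cdots s_k'}.\tag{4}$$

**Step 2: the reference point defines $F'$.** For $r\in\prod_{i\notin J}V_i$ let $(e_J,r)$ have coordinates $e_i$ for $i\in J$ and $r_i$ for $i\notin J$, and put
$$F'_r=\{e\in F:\ (e_J,r)\in F\ \text{ and }\ \chi(e)=\chi((e_J,r))\}.$$
If $e,f\in F'_r$ and $e_J=f_J$, then $(e_J,r)=(f_J,r)$, so $\chi(e)=\chi((e_J,r))=\chi(f)$. Thus $F'_r$ is $J$-determined.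

**Step 3: choosing $r$.** Averaging over the last vertex of each part will give one good $r$. Suppose $X\in\mathcal H_s(F)$ satisfies $A_k$, and let $r=(x_{i,s_i})_{i\notin J}$. For every $j\in\prod_i[s_i']$ we have $X(j)\in F$, also $(X(j)_J,r)=X(j^J)\in F$, and these two edges have the same colour. So $X(j)\in F'_r$, and therefore the truncated tuple $(x_{i,j})_{i\in[k],\,j\le s_i'}$ lies in $\mathcal H_{s'}(F'_r)$. By (4), at least $\rho^{s_1'\cdots s_k'}h_s(F)|\Omega_s|$ elements $X\in\Omega_s$ have these properties. Counting them by first fixing the vertices $x_{i,s_i}$, $i\in[k]$,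
$$\rho^{\,s_1'\cdots s_k'}h_s(F)|\Omega_s|\le\sum_{(x_{i,s_i})_i}|\mathcal H_{s'}(F'_r)|\le\Bigl(\prod_i|V_i|\Bigr)\max_r|\mathcal H_{s'}(F'_r)|=|\Omega_s|\max_rh_{s'}(F'_r),$$
because $|\Omega_s|=|\Omega_{s'}|\prod_i|V_i|$. Take $F'=F'_r$ for a maximizing $r$. $\square$

For $k=1$ and $J=\emptyset$ the set $F'_r$ is the colour class of $r$ in $F$, as in Section 1.

## 6. Descending through the sets $I$

From here to the end of Section 8 we prove Theorem 1. Let $k,t_i,T,d,P,\eta,H,\chi$ be as there. Note that $\eta\le1$.

**Thresholds.** For $J\subsetneq I\subseteq[k]$ put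
$$\rho(I,J)=2^{-|I|-1}\Bigl(\prod_{i\in J}t_i\prod_{i\in I\setminus J}t_i^2\Bigr)^{-1}\ \ge\ 2^{-|I|-1}\,T^{-(2|I|-|J|)}.\tag{5}$$
The bracket is an upper bound for the number of ordered pairs of index vectors in $\prod_{i\in I}[t_i]$ that agree exactly on $J$. The factor $2^{-|I|-1}$ pays for summing over the subsets $J\subsetneq I$. In particular $\rho(I,J)\le1$.

**Step 1: the iteration.** The purpose is to reach a set $F$ that is $I$-determined and has rare collisions for every $J\subsetneq I$, while keeping many copies. Let $s^{(q)}=(t_i+k-q)_{i\in[k]}$, $F_0=E(H)$ and $I_0=[k]$. The set $F_0$ is $[k]$-determined, and Lemma 1 gives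
$$h_{s^{(0)}}(F_0)\ge d^P.$$
Suppose we have $F_q$ that is $I_q$-determined, with $|I_q|\le k-q$ and $h_{s^{(q)}}(F_q)>0$.

* If $I_q\ne\emptyset$ and there is $J\subsetneq I_q$ with $p_J(F_q,s^{(q)})\ge\rho(I_q,J)$, apply Lemma 3 with $\rho=\rho(I_q,J)$. This is allowed: $I_q\ne\emptyset$ forces $q\le k-1$, so all $s_i^{(q)}\ge t_i+1\ge2$. We get a $J$-determined $F_{q+1}\subseteq F_q$; put $I_{q+1}=J$. Then $|I_{q+1}|\le k-q-1$. The exponent in Lemma 3 is $\prod_i(t_i+k-q-1)\le P$, and $\rho(I_q,J)\le1$, so
$$h_{s^{(q+1)}}(F_{q+1})\ge\rho(I_q,I_{q+1})^P\,h_{s^{(q)}}(F_q).$$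
* Otherwise, in particular if $I_q=\emptyset$, stop.

Since $|I_q|\le k-q$, the process stops at some stage $q\le k$. For that $q$ write $F=F_q$, $I=I_q$, $s=s^{(q)}$, $h=h_s(F)$.

**Step 2: the total loss.** We show
$$h\ge\eta.\tag{6}$$
Combining the steps, $h\ge d^P\prod_{p<q}\rho(I_p,I_{p+1})^P$. The sizes $|I_0|=k>|I_1|>\dots>|I_{q-1}|\ge1$ are distinct elements of $[k]$, so $\sum_{p<q}|I_p|\le\frac{k(k+1)}2$. Together with $q\le k$ this gives
$$\sum_{p<q}(|I_p|+1)\le\tfrac{k(k+1)}2+k=\tfrac{k(k+3)}2,$$
and, since $\sum_{p<q}(|I_p|-|I_{p+1}|)$ telescopes,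
$$\sum_{p<q}(2|I_p|-|I_{p+1}|)=\sum_{p<q}|I_p|+(k-|I_q|)\le\tfrac{k(k+3)}2.$$
By (5), $\prod_{p<q}\rho(I_p,I_{p+1})\ge2^{-k(k+3)/2}\,T^{-k(k+3)/2}=(2T)^{-k(k+3)/2}$, and (6) follows.

## 7. A random element of $\mathcal H_s(F)$ is canonical with probability at least $\frac14$

At the stopping stage we know four things: $F\subseteq E(H)$ is $I$-determined; $s_i\ge t_i$ for all $i$; $s_i\ge2$ for all $i$ if $I\ne\emptyset$ (then $q\le k-1$); and $p_J(F,s)<\rho(I,J)$ for all $J\subsetneq I$. Let $X$ be uniform on $\mathcal H_s(F)$ and put $\beta_i=(\eta/4k)^{1/s_i}$. We bound three bad events, each by $\frac14$.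

**Step 1: the sets $\Phi_i(X)$ are large.** Let $B_1$ be the event that $|\Phi_i(X)|<\beta_i|V_i|$ for some $i$. By Lemma 2 and (6),
$$\mathbb P(B_1)\le\sum_i\frac{\beta_i^{s_i}}h\le k\cdot\frac\eta{4k}\cdot\frac1\eta=\frac14.$$

**Step 2: no repeated vertices.** Let $B_2$ be the event that $B_1$ fails and $x_{i,j}=x_{i,j'}$ for some $i$ and some $j<j'\le t_i$. Condition on all parts other than $i$; this determines $\Phi_i(X)$. If $|\Phi_i(X)|\ge\beta_i|V_i|$, then by (2) a given pair coincides with conditional probability $1/|\Phi_i(X)|\le1/(\beta_i|V_i|)$. There are at most $t_i^2/2$ pairs in part $i$, so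
$$\mathbb P(B_2)\le\sum_i\frac{t_i^2}2\cdot\frac1{\beta_i|V_i|}.$$
Since $s_i\ge t_i\ge1$ and $\eta\le1$, we have $\beta_i^{-1}=(4k)^{1/s_i}\eta^{-1/s_i}\le4k\,\eta^{-1/t_i}$. The hypothesis $|V_i|\ge8k^2T^2\eta^{-1/t_i}$ therefore gives $|V_i|\ge2kT^2\beta_i^{-1}$, and
$$\mathbb P(B_2)\le\sum_i\frac{t_i^2}{4kT^2}\le\frac14.$$

**Step 3: different $I$-coordinates give different colours.** For $j\in\prod_{i\in I}[t_i]$ let the *colour of $j$* be $\chi(X(\hat\jmath))$ for any extension $\hat\jmath\in\prod_{i\in[k]}[s_i]$ of $j$. All these edges lie in $F$ and have the same coordinates in $I$, so the colour is well defined because $F$ is $I$-determined. Let $B_3$ be the event that two distinct $j,j'\in\prod_{i\in I}[t_i]$ have the same colour.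

If $I=\emptyset$ there are no two distinct index vectors and $B_3$ is impossible. Let $I\ne\emptyset$, fix distinct $j,j'$, and let $J=\{i\in I:j_i=j'_i\}\subsetneq I$. We are free to choose the extensions. Extend $j$ by $1$ and $j'$ by $s_i$ in each coordinate $i\notin I$; since $s_i\ge2$, the extended vectors agree exactly on $J$. For each $i$ choose a permutation of $[s_i]$ that sends the $i$-th entry of the first vector to $1$ and, if $i\notin J$, the $i$-th entry of the second vector to $s_i$. This carries the two extended vectors to $\mathbf 1$ and $\mathbf 1^J$. As the law of $X$ is invariant under such permutations, $j$ and $j'$ have the same colour with probability exactly $p_J<\rho(I,J)$.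

There are at most $\frac12\prod_{i\in J}t_i\prod_{i\in I\setminus J}t_i^2$ unordered pairs with agreement set $J$. By the definition (5) of $\rho(I,J)$,
$$\mathbb P(B_3)\le\sum_{J\subsetneq I}\frac12\cdot2^{-|I|-1}\le2^{|I|}\cdot2^{-|I|-2}=\frac14.$$

**Step 4: reading off the copy.** With probability at least $\frac14$ none of $B_1,B_2,B_3$ occurs. Let $U_i=\{x_{i,1},\dots,x_{i,t_i}\}$. Since neither $B_1$ nor $B_2$ occurs, $|U_i|=t_i$. Since $X\in\mathcal H_s(F)$, $U_1\times\dots\times U_k\subseteq F\subseteq E(H)$. Let $e,f$ be edges of this copy. If $e_I=f_I$, then $\chi(e)=\chi(f)$ because $F$ is $I$-determined. If $e_I\ne f_I$, their index vectors differ in $I$, so $\chi(e)\ne\chi(f)$ because $B_3$ fails. The copy is canonical with set $I$, and $I$ does not depend on $X$.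

**Step 5: the proportion.** The $X\in\Omega_s$ just described form a proportion at least $h/4\ge\eta/4$ of $\Omega_s$. For each of them, the truncated tuple $(x_{i,j})_{j\le t_i}$ has distinct entries in each part and spans a copy that is canonical with set $I$. Truncating a uniform element of $\Omega_s$ gives a uniform element of $\prod_iV_i^{t_i}$. So at least a proportion $\eta/4$ of the tuples in $\prod_iV_i^{t_i}$ are as required.

## 8. The explicit part sizes

It remains to see that $|V_i|\ge(T/d)^{\gamma Q_i}$, with $Q_i=\prod_{j\ne i}t_j\ge1$, implies $|V_i|\ge8k^2T^2\eta^{-1/t_i}$. Three elementary estimates are needed.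

* Since $t_j+k\le(k+1)t_j$ for every $j$, we have $P/t_i\le(k+1)^kQ_i$.
* Since $T\ge2$, $(2T)^{k(k+3)/2}\le(T^2)^{k(k+3)/2}=T^{k(k+3)}$.
* Since $k\le2^{k-1}$, $8k^2T^2\le2^{2k+1}T^2\le T^{2k+3}$.

Hence
$$8k^2T^2\eta^{-1/t_i}\le T^{2k+3}\bigl(T^{k(k+3)}/d\bigr)^{(k+1)^kQ_i}\le(T/d)^{(k^2+5k+3)(k+1)^kQ_i}\le(T/d)^{\gamma Q_i}.$$
In the second inequality we used $(k+1)^kQ_i\ge1$, $d\le1$ and $(2k+3)+k(k+3)=k^2+5k+3$. In the third we used $k^2+5k+3\le(k+3)^2$. This proves Theorem 1, and with it the Corollary: the answer to the Problem is **yes**. $\blacksquare$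

## 9. Random colourings with $t^k-1$ colours

Now the lower bounds. With $r=t^k-1$ colours a rainbow copy is impossible, because it needs $t^k$ colours. Every other pattern uses at most $t^{k-1}$ free choices of colours for $t^k$ edges, which is very unlikely in a random colouring.

Consider first $k=2$, $t=3$, $d=1$. Then $d_*=\frac12$, $r=8$ and $y=8^{(3-1)/2}=8$. Colour $K_{8,8}$ uniformly at random with $8$ colours. A given copy of $K^{(2)}(3)$ is canonical with set $\{1\}$ with probability at most $8^3/8^9$, likewise for $\{2\}$, and with set $\emptyset$ with probability $8/8^9$. There are $\binom83^2=3136$ copies, and $3136\,(2\cdot8^{-6}+8^{-8})<0.03$. So some colouring has no canonical copy.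

**Proof of Theorem 2.** Let $k\ge2$, $t\ge3$, and let $N\ge1$ satisfy $d_*N^k\ge8$. Take parts of size $N$. Include each $k$-tuple as an edge independently with probability $2d_*\le1$, and colour the edges independently and uniformly with $r=t^k-1$ colours.

**Step 1: the density is at least $d$ with probability at least $\frac34$.** If $d_*=\frac12$, every tuple is an edge and the density is $1\ge d$. Otherwise $d_*=d$, and $|E(H)|$ is binomial with mean $2dN^k$ and variance at most $2dN^k$. By Chebyshev,
$$\mathbb P(|E(H)|<dN^k)\le\frac{2dN^k}{(dN^k)^2}=\frac2{dN^k}\le\frac14.$$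

**Step 2: a given copy is canonical with tiny probability.** Fix $t$-sets $U_i\subseteq V_i$. All $t^k$ edges are present with probability $(2d_*)^{t^k}$. Given this, the pattern $I=[k]$ is impossible. For $|I|=m\le k-1$, a colouring of the copy with pattern $I$ is determined by the colours of its $t^m$ classes, so at most $r^{t^m}$ of the $r^{t^k}$ colourings have pattern $I$. The conditional probability of this pattern is thus at most $r^{t^m-t^k}\le r^{-(t^k-t^{k-1})}$. There are fewer than $2^k$ such $I$, so the copy is present and canonical with probability at most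
$$\mu:=2^k(2d_*)^{t^k}r^{-(t^k-t^{k-1})}.\tag{7}$$

**Step 3: part (b).** The expected proportion of tuples that span canonical copies is at most $\mu$. By Markov it exceeds $2\mu$ with probability at most $\frac12$. Since $\frac12+\frac14<1$, some outcome has density at least $d$ and proportion at most $2\mu$. This is (b).

**Step 4: the construction applies with $N=\lfloor y\rfloor$.** We must check $d_*N^k\ge8$. Since $1/(2d_*)\ge1$ and $r\ge1$, we have $y\ge1$, so $N\ge y/2$. Also $d_*(2d_*)^{-t^{k-1}}=\frac12(2d_*)^{1-t^{k-1}}\ge\frac12$. Therefore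
$$d_*N^k\ge2^{-k}d_*y^k=2^{-k}d_*(2d_*)^{-t^{k-1}}r^{t^{k-1}-t^{k-2}}\ge2^{-k-1}r^{t^{k-2}(t-1)}.$$
Now $r\ge3^k-1\ge2^{k+1}$: for $k=2$ both sides of the last inequality are $8$, and $3^{k+1}-1\ge3(3^k-1)\ge2\cdot2^{k+1}$ gives the induction. Moreover $t^{k-2}(t-1)\ge2$. So $d_*N^k\ge2^{-k-1}(2^{k+1})^2=2^{k+1}\ge8$.

**Step 5: part (a), the colouring.** By the definition of $y$, $y^{kt}=(2d_*)^{-t^k}r^{t^k-t^{k-1}}$. By (7), the expected number of canonical copies is at most
$$\binom Nt^k\mu\le\Bigl(\frac{N^t}{t!}\Bigr)^k\mu=\Bigl(\frac2{t!}\Bigr)^kN^{kt}(2d_*)^{t^k}r^{-(t^k-t^{k-1})}\le\Bigl(\frac2{t!}\Bigr)^k\le\frac19,$$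
using $N\le y$ and then $t\ge3$, $k\ge2$. So there is a canonical copy with probability at most $\frac19$. Since $\frac14+\frac19<1$, some outcome has density at least $d$ and no canonical copy of $K^{(k)}(t)$.

**Step 6: the size of $y$.** Write
$$y=\Bigl(\frac1{2d_*}\,r^{1-1/t}\Bigr)^{t^{k-1}/k}.\tag{8}$$
We have $\frac1{2d_*}\ge\frac1{2d}$. Since $t\ge3$ and $k\ge2$, $r\ge t^2-1\ge\frac89t^2$. Hence
$$r^{1-1/t}\ge r^{2/3}\ge\bigl(\tfrac89\bigr)^{2/3}t^{4/3}\ge0.92\,t^{4/3}\ge1.32\,t,$$
as $t^{1/3}\ge3^{1/3}>1.44$. So $\frac1{2d_*}r^{1-1/t}\ge0.66\,t/d$. This is at least $(t/d)^{1/2}$, because $0.66\,(t/d)^{1/2}\ge0.66\sqrt3>1$. By (8), $y\ge(t/d)^{t^{k-1}/(2k)}$, which completes (a).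

**Step 7: the bounds for $N_k(t,d)$.** By (a), part sizes $\lfloor y\rfloor$ do not force a canonical copy, so
$$N_k(t,d)\ge\lfloor y\rfloor+1>y\ge(t/d)^{t^{k-1}/(2k)}.$$
The upper bound $N_k(t,d)\le\lceil(t/d)^{\gamma t^{k-1}}\rceil$ is the Corollary.

For the asymptotic lower bound, (8) gives
$$\log y=\frac{t^{k-1}}k\Bigl(\log\frac1{2d_*}+\bigl(1-\tfrac1t\bigr)\log(t^k-1)\Bigr).$$
Here $\log\frac1{2d_*}\ge\log\frac1d-\log2$ and $(1-\frac1t)\log(t^k-1)=(1-o(1))\,k\log t$, where $o(1)$ does not depend on $d$. The constant $\log2$ is absorbed by $o(1)\cdot k\log t$. As $\log\frac1d\ge0$, the bracket is at least $(1-o(1))\bigl(\log\frac1d+k\log t\bigr)$, and so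
$$\log N_k(t,d)\ge(1-o(1))\,t^{k-1}\bigl(\tfrac1k\log\tfrac1d+\log t\bigr).$$

For the asymptotic upper bound, use the size condition of Theorem 1 in its original form. With $t_1=\dots=t_k=t$ it reads
$$|V_i|\ge8k^2t^2\Bigl(\frac{(2t)^{k(k+3)/2}}d\Bigr)^{(t+k)^k/t},\qquad \frac{(t+k)^k}t=t^{k-1}\bigl(1+\tfrac kt\bigr)^k=(1+O_k(1/t))\,t^{k-1}.$$
Rounding the right-hand side up to an integer adds at most $\log2$ to its logarithm. Hence
$$\log N_k(t,d)\le\log2+\log(8k^2t^2)+(1+O_k(1/t))\,t^{k-1}\Bigl(\log\frac1d+\frac{k(k+3)}2\log(2t)\Bigr).$$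
Since $k\ge2$, the first two terms are $o(t^{k-1}\log t)$, and $\log(2t)=(1+o(1))\log t$. All error terms are independent of $d$, so
$$\log N_k(t,d)\le(1+o(1))\,t^{k-1}\Bigl(\log\frac1d+\frac{k(k+3)}2\log t\Bigr).\qquad\blacksquare$$
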